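\title{Minimal hypersurfaces connecting the cone $C_{p+1,q}$ to the cylinder $C_{p,q}\times\mathbb{R}$}

\begin{abstract}
Let $p,q\ge1$ and suppose that the quadratic cone $C_{p,q}\subset\mathbb{R}^{p+q+2}$ is area-minimizing. We construct a complete, connected, embedded minimal hypersurface in $\mathbb{R}^{p+q+3}$ with exactly one singular point, whose tangent cone at that point is $C_{p+1,q}$ and whose tangent cone at infinity is the cylinder $C_{p,q}\times\mathbb{R}$. The hypersurface is a graph $|z|=F(x,y)$. It is a limit of solutions of Dirichlet problems on a ball, in which a degree argument places the transition between the two cones at a prescribed scale. Two monotonicity properties of these solutions lead to a classification of the cones that can occur in the limit, and an inequality between densities decides which cone appears at the origin and which at infinity.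
\end{abstract}

\section{Introduction}\label{sec:intro}

For integers $p,q\ge1$ the quadratic cone
\[
C_{p,q}=\{(x,z)\in\mathbb{R}^{p+1}\times\mathbb{R}^{q+1}:\ q|x|^2=p|z|^2\}
\]
is a minimal hypersurface of $\mathbb{R}^{p+q+2}$, smooth away from its vertex. Add one more coordinate $y$. In $\mathbb{R}^{p+1}_x\times\mathbb{R}^{q+1}_z\times\mathbb{R}_y$ there are two immediate ways to build a minimal cone out of the quadratic ones. One can group $y$ with the $x$-variables, or one can ignore it:
\[
K_0=C_{p+1,q}=\{q(|x|^2+y^2)=(p+1)|z|^2\},\qquad K_1=C_{p,q}\times\mathbb{R}.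
\]
The cone $K_0$ is singular only at the origin, while $K_1$ is singular along the whole $y$-axis. Both are invariant under $O(p+1)\times O(q+1)$ and under $y\mapsto-y$.

A minimal hypersurface with Euclidean area growth resembles a cone at very small scales around a point and a cone at very large scales, and the two cones need not agree. One may therefore ask whether a single hypersurface can look like $K_0$ under a microscope and like $K_1$ from far away. Such a hypersurface would resolve the singular line of the cylinder everywhere except at one point. The following problem is posed in \cite{HaSp}.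

\medskip
\noindent\textbf{Problem.} \emph{Let $p,q\ge1$ and suppose that $C_{p,q}$ is area-minimizing. Is there a complete, connected, embedded hypersurface $M\subset\mathbb{R}^{p+1}_x\times\mathbb{R}^{q+1}_z\times\mathbb{R}_y$ with the following properties?}
\begin{itemize}
\item[(P1)] \emph{The multiplicity-one varifold of $M$ is stationary.}
\item[(P2)] \emph{$\operatorname{Sing}M=\{0\}$.}
\item[(P3)] \emph{$r^{-1}M\to K_0$ as $r\downarrow0$ and $r^{-1}M\to K_1$ as $r\to\infty$. Both tangent cones are unique and have multiplicity one, and the convergence is smooth locally away from the singular sets of the limiting cones.}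
\item[(P4)] \emph{$M$ is invariant under $O(p+1)\times O(q+1)$ and under $y\mapsto-y$.}
\end{itemize}

We call such an $M$ a \emph{connector}. Here complete means closed as a subset of Euclidean space, and $\operatorname{Sing}M$ is the set of points of $M$ near which $M$ is not a smooth embedded hypersurface. A cone is area-minimizing if no compactly supported modification of it, in the sense of integral currents, decreases the area; we use this hypothesis only through the theorem of Hardt and Simon quoted in Section~\ref{sec:leaves}. Varifolds and the convergence in (P3) are recalled in Section~\ref{sec:density}.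

\begin{theorem}\label{thm:main}
Let $p,q\ge1$ and let $C_{p,q}$ be area-minimizing. Then there is a connector of the form
\[
M=\{(x,z,y):\ |z|=F(x,y)\},
\]
where $F$ is continuous on $\mathbb{R}^{p+2}$, smooth and positive away from $0$, $F(0)=0$, and $F$ depends only on $|x|$ and $|y|$.
\end{theorem}

Section~\ref{sec:density} shows that the monotonicity formula allows a connector from $K_0$ to $K_1$ and forbids one in the opposite direction. Section~\ref{sec:plan} derives the equation for $F$, works out by hand two examples that suggest the construction, and gives the plan of the proof, which occupies Sections~\ref{sec:tools}--\ref{sec:limit}. Section~\ref{sec:complements} contains three complements that the proof does not need.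

\section{Densities and the direction of a connector}\label{sec:density}

Throughout, $N=p+q+3$ is the dimension of the ambient space, $d=N-1$, and $\omega_d$ is the volume of the unit ball of $\mathbb{R}^d$.

\subsection{Varifolds}
A $d$-varifold in an open set $U\subset\mathbb{R}^N$ is a Radon measure $V$ on $U\times G$, where $G$ is the Grassmannian of $d$-planes. Its weight $\|V\|$ is the projection of $V$ to $U$. Convergence of varifolds is weak-$*$ convergence of measures; it implies weak-$*$ convergence of the weights. $V$ is \emph{stationary} if $\int\operatorname{div}_T\zeta(P)\,dV(P,T)=0$ for all $\zeta\in C^1_c(U;\mathbb{R}^N)$. $V$ is \emph{integral} if $\|V\|=\theta\,\mathcal{H}^d|_\Sigma$ with $\Sigma$ countably $d$-rectifiable and $\theta$ positive and integer-valued, and $V$ is concentrated on the approximate tangent planes of $\Sigma$. An integral varifold is determined by its weight and gives no mass to $\mathcal{H}^d$-null sets. For $\theta\equiv1$ we write $V=|\Sigma|$. If $\Sigma$ is a smooth embedded minimal hypersurface that is relatively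 closed in $U$, then $|\Sigma|$ is stationary in $U$. The rescaling $r^{-1}V$ is the image of $V$ under $P\mapsto P/r$, so that $\|r^{-1}V\|(A)=r^{-d}\|V\|(rA)$. We use two standard facts.

\begin{itemize}
\item[(V1)] \emph{Monotonicity formula.} If $V$ is stationary in $U$, $B_s(P_0)\subset U$ and $0<r<s$, then
\[
\frac{\|V\|(B_s(P_0))}{s^d}-\frac{\|V\|(B_r(P_0))}{r^d}=\int_{(B_s(P_0)\setminus B_r(P_0))\times G}\frac{|(P-P_0)^{\perp_T}|^2}{|P-P_0|^{d+2}}\,dV(P,T).
\]
If $V$ is also integral and $P_0\in\operatorname{spt}\|V\|$, then $\|V\|(B_s(P_0))\ge\omega_ds^d$.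
\item[(V2)] \emph{Allard's compactness theorem.} A sequence of stationary integral varifolds with locally uniformly bounded weights has a subsequence that converges to a stationary integral varifold.
\end{itemize}

For $V$ stationary in $\mathbb{R}^N$, the \emph{density ratio} $\theta_V(r)=\|V\|(B_r(0))/(\omega_dr^d)$ is nondecreasing. We write $\Theta(V,0)\le\Theta(V,\infty)$ for its limits as $r\to0$ and $r\to\infty$. A \emph{tangent cone} at $0$ (at infinity) is a limit $V^*$ of $r_i^{-1}V$ with $r_i\to0$ ($r_i\to\infty$). For all but countably many $s$ the sphere $\partial B_s$ carries no mass of $V^*$, and then $\theta_{V^*}(s)=\lim\theta_V(r_is)$. Since $\theta_{V^*}$ is monotone,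
\begin{equation}\label{eq:constratio}
\theta_{V^*}\equiv\Theta(V,0)\quad\text{if }r_i\to0,\qquad \theta_{V^*}\equiv\Theta(V,\infty)\quad\text{if }r_i\to\infty .
\end{equation}
For a cone $K$ we write $\Theta(K)$ for the constant value of $\theta_{|K|}$.

In (P3), $r^{-1}M\to K$ means $r^{-1}|M|\to|K|$ along the full family. The convergence is \emph{smooth locally away from $\operatorname{Sing}K$} if every point $P\notin\operatorname{Sing}K$ has a neighborhood $U$ such that either $P\notin K$ and $r^{-1}M$ is eventually disjoint from $U$, or $P\in K$ and, in a smooth chart of $U$, $r^{-1}M\cap U$ is eventually the graph of one function which converges with all derivatives to the function describing $K\cap U$.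

Weak convergence of measures alone does not see thin pieces of a surface. For stationary integral varifolds the lower mass bound in (V1) excludes them.

\begin{lemma}\label{lem:support}
Let $V_i$ be stationary integral varifolds in open sets $U_i\subset\mathbb{R}^N$, where every compact set lies in $U_i$ for large $i$, and let $V_i\to V$. If $P_i\in\operatorname{spt}\|V_i\|$ and $P_i\to P$, then $P\in\operatorname{spt}\|V\|$.
\end{lemma}

\begin{proof}
Let $r>0$. For large $i$, $B_r(P_i)\subset U_i\cap B_{2r}(P)$, so $\|V_i\|(\overline{B_{2r}(P)})\ge\omega_dr^d$ by (V1). For compact sets, $\|V\|(\overline{B_{2r}(P)})\ge\limsup\|V_i\|(\overline{B_{2r}(P)})>0$.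
\end{proof}

\subsection{The densities of $K_0$ and $K_1$}
By \eqref{eq:constratio}, a connector can exist only if $\Theta(K_0)\le\Theta(K_1)$. Taking a product with a line does not change the density: if $C$ is a cone of dimension $k$, then
\[
\mathcal{H}^{k+1}((C\times\mathbb{R})\cap B_1)=\int_{-1}^1\Theta(C)\,\omega_k(1-y^2)^{k/2}\,dy=\Theta(C)\,\omega_{k+1}.
\]
So $\Theta(K_1)=\Theta(C_{p,q})$. The density of $C_{p,q}$ is the volume of its link $S^p(\sqrt{p/(p+q)})\times S^q(\sqrt{q/(p+q)})$ divided by $|S^{p+q}|$. For $p=q=1$,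
\[
\Theta(C_{1,1})=\frac{(2\pi/\sqrt2)^2}{4\pi}=\frac\pi2,\qquad
\Theta(C_{2,1})=\frac{4\pi\cdot\frac23\cdot\frac{2\pi}{\sqrt3}}{2\pi^2}=\frac{8}{3\sqrt3}<\frac\pi2 .
\]
The inequality goes the same way in all dimensions.

\begin{lemma}\label{lem:density}
For all $p,q\ge1$, $\Theta(K_0)=\Theta(C_{p+1,q})<\Theta(C_{p,q})=\Theta(K_1)$.
\end{lemma}

\begin{proof}
The formula for the link gives $\log\Theta(C_{p,q})=\mathcal{L}(p)+\mathcal{L}(q)-\mathcal{L}(p+q)$, where
\[
\mathcal{L}(k)=\log\big(|S^k|\,k^{k/2}\big)=\log2+\tfrac{k+1}2\log\pi-\log\Gamma\big(\tfrac{k+1}2\big)+\tfrac k2\log k .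
\]
The claim is $\mathcal{L}(p+1)-\mathcal{L}(p)<\mathcal{L}(p+q+1)-\mathcal{L}(p+q)$, and this follows if $\mathcal{L}$ is strictly convex in the real variable $k>0$. We have $(\log\Gamma)''(s)=\sum_{j\ge0}(s+j)^{-2}$. A strictly convex function is smaller at the midpoint of an interval than its average over the interval, so for $s>\frac12$
\[
(\log\Gamma)''(s)<\sum_{j\ge0}\int_{s+j-1/2}^{s+j+1/2}t^{-2}\,dt=\frac1{s-1/2}.
\]
With $s=\frac{k+1}2$ we obtain $\mathcal{L}''(k)=-\frac14(\log\Gamma)''(\frac{k+1}2)+\frac1{2k}>-\frac14\cdot\frac2k+\frac1{2k}=0$.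
\end{proof}

\begin{corollary}\label{cor:noreverse}
Let $p,q\ge1$ be arbitrary. No stationary varifold in $\mathbb{R}^N$ has tangent cone $C_{p,q}\times\mathbb{R}$ at $0$ and tangent cone $C_{p+1,q}$ at infinity, both of multiplicity one.
\end{corollary}

\begin{proof}
By \eqref{eq:constratio} we would have $\Theta(K_1)=\Theta(V,0)\le\Theta(V,\infty)=\Theta(K_0)$.
\end{proof}

\section{The equation, two examples, and the plan}\label{sec:plan}

\subsection{Graphs over the $(x,y)$-space}
Put $m=p+2$, $X=(x,y)\in\mathbb{R}^m$, and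
\[
a=|x|,\qquad \rho=|X|,\qquad b=|z|,\qquad c_*=\sqrt{\tfrac q{p+2}}<c_0=\sqrt{\tfrac q{p+1}}<c_1=\sqrt{\tfrac qp}.
\]
Both cones are graphs of $b$ over $\mathbb{R}^m$: $K_0=\{|z|=c_0|X|\}$ and $K_1=\{|z|=c_1|x|\}$. It is natural to look for $M$ in the same form. A function of $X$ is \emph{invariant} if it is invariant under $O(p+1)$ and $y\mapsto-y$; we then write $f(a,y)$. Let $t$ be the angle to the positive $y$-axis, $a=\rho\sin t$, $y=\rho\cos t$, so that $f_t=yf_a-af_y$.

For $f>0$ the area of $\{|z|=f(X)\}$ is $|S^q|\int f^qv\,dX$ with $v=\sqrt{1+|Df|^2}$. The Euler--Lagrange equation $\operatorname{div}(f^qDf/v)=qf^{q-1}v$ simplifies to $\operatorname{div}(Df/v)=q/(fv)$, that is,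
\begin{equation}\label{eq:Q}
\mathcal{Q}[f]:=a_{ij}(Df)f_{ij}-\frac qf\big(1+|Df|^2\big)=0,\qquad a_{ij}(\xi)=(1+|\xi|^2)\delta_{ij}-\xi_i\xi_j .
\end{equation}
The matrix $a_{ij}(\xi)$ has eigenvalues $1$ and $1+|\xi|^2$. A \emph{solution} is a positive smooth solution of \eqref{eq:Q}. The equation is invariant under isometries of $\mathbb{R}^m$ and under $f\mapsto\lambda f(\cdot/\lambda)$. For functions of $a$ alone and of $\rho$ alone,
\begin{equation}\label{eq:Qradial}
\frac{\mathcal{Q}[k(a)]}{1+k'^2}=\frac{k''}{1+k'^2}+\frac pa\,k'-\frac qk,\qquad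
\frac{\mathcal{Q}[k(\rho)]}{1+k'^2}=\frac{k''}{1+k'^2}+\frac{p+1}\rho\,k'-\frac qk .
\end{equation}
In particular $c_1a$ is a solution on $\{a>0\}$ and $c_0\rho$ is a solution on $\{\rho>0\}$.

The linearization of $\mathcal{Q}$ at $f$ has the form
\[
L_fu=\frac{d}{ds}\Big|_{s=0}\mathcal{Q}[f+su]=a_{ij}(Df)u_{ij}+\beta_iu_i+\frac q{f^2}(1+|Df|^2)\,u ,
\]
and $L_f(\partial_sf_s|_{s=0})=0$ for every smooth family of solutions $f_s$ with $f_0=f$. The zero-order coefficient is positive. So the usual comparison principle is not available for \eqref{eq:Q}, and the equation is singular where $f\to0$. These are the two analytic difficulties of the problem.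

\subsection{First example: leaving $K_0$}
In which direction can a minimal hypersurface leave $K_0$ as the scale grows? The linearized equation gives an answer, which we do not use in the proof but which explains the sign condition on which the proof rests. At $f=c_0\rho$ we have $D^2f\,Df=0$ and $\Delta f=q/f$, so differentiating the factors $1+|Df|^2$ and $f_if_j$ in \eqref{eq:Q} contributes nothing. Using $q/c_0^2=m-1$,
\[
L_fu=u_{\rho\rho}+(1+c_0^2)\Big[\frac{m-1}\rho u_\rho+\frac1{\rho^2}\Delta_{S^{m-1}}u+\frac{m-1}{\rho^2}u\Big].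
\]
If $H$ is a harmonic homogeneous polynomial of degree $l$, then $u=\rho^{\mu-l}H$ solves $L_fu=0$ if and only if
\[
\Pi_l(\mu):=\mu(\mu-1)+(1+c_0^2)\big[(m-1)(\mu+1)-l(l+m-2)\big]=0 .
\]
A perturbation that is negligible against $c_0\rho$ near $0$ needs $\mu>1$. Invariant polynomials have even degree, and $\Pi_0(\mu)>0$ for $\mu\ge1$. For $l=2$ we have $\Pi_2(1)=-2(1+c_0^2)<0<2+(1+c_0^2)(m-3)=\Pi_2(2)$, so there is a root $\mu\in(1,2)$, with
\[
u=\rho^{\mu-2}\big(|x|^2-(p+1)y^2\big)=\rho^\mu\big(\sin^2t-(p+1)\cos^2t\big),\qquad u_t=(p+2)\rho^\mu\sin2t .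
\]
For $s>0$ the function $c_0\rho+su$ lies above $c_0\rho$ on $\{y=0\}$ and below it on $\{x=0\}$, as $c_1|x|$ does, and it increases in $t$ for $0<t<\pi/2$. This suggests the following condition on an invariant function $f$:
\begin{itemize}
\item[(M)] $f_y\ge0$ and $f_t=yf_a-af_y\ge0$ where $a>0$, $y>0$.
\end{itemize}
It implies $f_a\ge\frac ayf_y\ge0$ for $y>0$, hence for all $y$ by evenness and continuity. Both cones satisfy (M), and each is an extreme case: $f_t\equiv0$ for $c_0\rho$ and $f_y\equiv0$ for $c_1a$.

\subsection{Second example: the scale of the transition}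
For an invariant $f$ consider the ratio $f(0,s)/f(s,0)$ at scale $s$. It equals $1$ for $c_0|X|$ and $0$ for $c_1|x|$. The problem is invariant under dilations, and the normalization $F(0,1)=\frac12F(1,0)$ fixes the scale and excludes both cones.

In Section~\ref{sec:leaves} we obtain an increasing function $\psi$ with $\psi(0)=1$ and $c_1s<\psi(s)\le1+c_1s$ such that $\psi_\varepsilon(|x|)=\varepsilon\psi(|x|/\varepsilon)$ is a solution on $\mathbb{R}^m$. Its height at the origin is $\varepsilon$, and its ratio at scale $s$ is $1/\psi(s/\varepsilon)$. The ratio decreases from $1$ to $0$ and equals $\frac12$ at $s=s_0\varepsilon$, where $\psi(s_0)=2$. Rescaling by $s_0\varepsilon$ gives $\psi_{1/s_0}$, a smooth hypersurface that avoids the origin. Rescaling by any $\sigma\gg\varepsilon$ gives $\psi_{\varepsilon/\sigma}\to c_1|x|$, which passes through the origin, but the transition has disappeared. At the other extreme, a radial solution has ratio $1$ at every scale. What we need lies in between: a solution on the unit ball with height $\varepsilon$ at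 the origin and ratio $\frac12$ at a scale $\sigma$ with $\varepsilon\ll\sigma\ll1$. After rescaling by $\sigma$, the height $\varepsilon/\sigma$ tends to $0$, the radius $1/\sigma$ of the domain tends to infinity, and the transition stays at scale $1$.

\subsection{Plan of the proof}
We deform the boundary data on the unit sphere from a constant (parameter $\kappa=0$, radial solutions, ratio $1$) to $\psi_\lambda$ (parameter $\kappa=1$, ratio less than $\frac12$ at scale $\sigma$), keeping the height $\varepsilon$ at the origin fixed.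
\begin{enumerate}
\item All solutions of these Dirichlet problems satisfy (M) (Section~\ref{sec:dirichlet}).
\item For fixed $\varepsilon$ they obey a priori bounds, and Leray--Schauder degree, which needs no uniqueness for $\kappa<1$, replaces the intermediate value theorem and produces a solution with ratio $\frac12$ (Section~\ref{sec:degree}).
\item Bounds that are independent of $\varepsilon$ and invariant under scaling allow us to pass to the limit (Section~\ref{sec:scale}).
\item The only homogeneous solutions satisfying (M) are $c_0|X|$ and $c_1|x|$ (Section~\ref{sec:cones}).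
\item Think of dilation as a flow on the space of limits. Cones are its equilibria and the density ratio is a Lyapunov function. The normalized limit is not an equilibrium, so it runs from one equilibrium to another, and Lemma~\ref{lem:density} gives the order (Section~\ref{sec:limit}).
\end{enumerate}

\section{Analytic tools}\label{sec:tools}

\subsection{Maximum principles}
Let $Lw=\alpha_{ij}w_{ij}+\beta_iw_i+\gamma w$ in an open set $\Omega$. No sign condition on $\gamma$ is imposed in (MP1)--(MP3).
\begin{itemize}
\item[(MP1)] \emph{Strong maximum principle.} If $\Omega$ is connected, $L$ is locally uniformly elliptic with locally bounded coefficients, $w\ge0$ and $Lw\le0$, then $w>0$ or $w\equiv0$.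
\item[(MP2)] \emph{Hopf's lemma.} If $L$ is uniformly elliptic with bounded coefficients in a ball $B$, $w\in C^2(B)\cap C^1(\overline B)$, $w>0$ and $Lw\le0$ in $B$, and $w(P)=0$ at a point $P\in\partial B$, then the inner normal derivative of $w$ at $P$ is positive.
\item[(MP3)] \emph{Domains of small measure} \cite{BN}. Let $\Omega$ be bounded and $L$ uniformly elliptic with bounded coefficients. There is a constant depending only on the ellipticity constants, the bounds for $\beta_i,\gamma$ and the diameter of $\Omega$ such that, if $|\Omega|$ is less than this constant, $w\in C^2(\Omega)\cap C(\overline\Omega)$, $Lw=0$ in $\Omega$ and $w\ge0$ on $\partial\Omega$, then $w\ge0$.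
\end{itemize}
For positive smooth $f_1,f_2$ and $w=f_1-f_2$ we have $\mathcal{Q}[f_1]-\mathcal{Q}[f_2]=a_{ij}(Df_1)w_{ij}+\beta_iw_i+\gamma w$, where $\beta_i$ and $\gamma=q(1+|Df_2|^2)/(f_1f_2)$ are bounded in terms of the $C^2$ norms and positive lower bounds of $f_1,f_2$. What survives of the comparison principle is that ordered functions cannot touch.
\begin{itemize}
\item[(C1)] If $f_1\ge f_2$ are solutions on a connected open set and agree at one point, they coincide. This is (MP1) for $f_1-f_2$.
\item[(C2)] If $f$ is a solution, $k$ is positive and smooth, $\mathcal{Q}[k]<0$ and $f\le k$ on an open set, then $f<k$. At a point of equality, $Df=Dk$ and $D^2f\le D^2k$, so $0=\mathcal{Q}[f]\le\mathcal{Q}[k]<0$.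
\end{itemize}
We compare by \emph{sliding}. Let $Q$ be compact, $f$ continuous on $Q$, $I$ an interval, and $g_\tau(X)$ continuous on $I\times Q$. Say that there is \emph{contact} at $\tau$ if $f\le g_\tau$ on $Q$ with equality somewhere. If $f<g_\tau$ on $Q$ for one $\tau\in I$ and there is no contact at any $\tau\in I$, then $f<g_\tau$ for all $\tau\in I$, because the set of such $\tau$ is open and closed in $I$. The same holds with the inequalities reversed.

\subsection{Identities on the hypersurface}
Let $f$ be a solution and $M=\{|z|=f(X)\}$. With $\hat z=z/|z|$, the unit normal is $\nu=(-Df,\hat z)/v$, and we put $\nu_b=1/v$. The induced metric is $(\delta_{ij}+f_if_j)\,dX_i\,dX_j+b^2g_{S^q}$, a warped product. Hence, for a function $u$ of $X$, $\Delta_M(u\hat z_i)=(\Delta_Mu-qb^{-2}u)\hat z_i$. On a minimal hypersurface the coordinate functions are harmonic and $\Delta_M\nu=-|A|^2\nu$, where $A$ is the second fundamental form. Applying this to $z_i=b\hat z_i$ and to $\nu_b\hat z_i$, and projecting the ambient gradient $(0,\hat z)$ of $b$ to the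 tangent space, we get
\begin{equation}\label{eq:basic}
\Delta_Mb=\frac qb,\qquad |\nabla b|^2=1-\nu_b^2,\qquad \Delta_M\nu_b=-\Big(|A|^2-\frac q{b^2}\Big)\nu_b .
\end{equation}
Since $v=1/\nu_b$, the last identity gives
\begin{equation}\label{eq:v}
\Delta_M\log v=|A|^2-\frac q{b^2}+|\nabla\log v|^2,\qquad \Delta_Mv=\Big(|A|^2-\frac q{b^2}\Big)v+\frac{2|\nabla v|^2}v .
\end{equation}
The term $-q/b^2$ has the bad sign for gradient estimates. It is harmless where $b$ is bounded below.

\section{The Hardt--Simon foliation}\label{sec:leaves}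

Sliding needs continuous families of solutions. They come from the following theorem \cite[Theorem 2.1]{HS}. \emph{Let $C$ be an area-minimizing hypercone with $\operatorname{Sing}C=\{0\}$. Each component $E$ of the complement of $C$ contains a smooth embedded area-minimizing hypersurface $S\subset E$, closed in the ambient space, unique up to dilation, which meets each open ray from $0$ in $E$ exactly once, transversally.}

From now until Section~\ref{sec:limit}, except in Lemma~\ref{lem:grad}, Corollary~\ref{cor:compact} and Section~\ref{sec:cones}, $C_{p,q}$ is assumed area-minimizing. Since $p,q\ge1$, the complement of $C_{p,q}$ has the two components $\{b>c_1a\}$ and $\{b<c_1a\}$.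

\begin{lemma}\label{lem:psi}
There is a smooth function $\psi:[0,\infty)\to[1,\infty)$ such that $x\mapsto\psi(|x|)$ is smooth on $\mathbb{R}^{p+1}$,
\begin{equation}\label{eq:ode}
\frac{\psi''}{1+\psi'^2}+\frac ps\psi'=\frac q\psi,\qquad\psi(0)=1,\quad\psi'(0)=0,
\end{equation}
and $\psi''>0$, $0\le\psi'<c_1$, $c_1s<\psi(s)\le1+c_1s$, $\psi-s\psi'>0$.
\end{lemma}

\begin{proof}
Let $S$ be a leaf in $\{b>c_1a\}$. For $g\in O(p+1)\times O(q+1)$, $gS$ is a dilate of $S$ by uniqueness, and it has the same positive distance to $0$, so $gS=S$. After a dilation, $S$ contains a point $(0,z_0)$ with $|z_0|=1$. The stabilizer $O(p+1)\times O(q)$ of this point maps the unit normal there to plus or minus itself. By transversality the normal has a nonzero component along $(0,z_0)$, so it is fixed, and the only fixed vectors are the multiples of $(0,z_0)$. Hence near $\{x=0\}$ the leaf is $\{b=\psi(a)\}$ with $\psi(|x|)$ smooth, $\psi(0)=1$, $\psi'(0)=0$, and \eqref{eq:ode} holds by \eqref{eq:Qradial}.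

Continue $\psi$ as a positive solution of the ordinary differential equation to its maximal interval $[0,s^*)$. Consider the set of $s<s^*$ such that $\{b=\psi(a),\,a\le s\}$ lies in $S$. It is closed in $[0,s^*)$ because $S$ is closed. It is open: in the quadrant $a,b>0$ the invariant hypersurface $S$ is represented by a smooth curve, whose tangent at the endpoint is $(1,\psi'(s))$, so it is locally the graph of a solution with the same Cauchy data as $\psi$. So the whole graph lies in $S$, and $\psi(s)>c_1s$ on $[0,s^*)$. This inequality is what the theorem of Hardt and Simon contributes.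

Let $Z=qs-p\psi\psi'$. By \eqref{eq:ode}, $\psi''/(1+\psi'^2)=Z/(s\psi)$ for $s>0$. Letting $s\to0$ in \eqref{eq:ode} gives $(p+1)\psi''(0)=q$, so $Z(0)=0$ and $Z'(0)=q/(p+1)>0$. At a first zero $s_1>0$ of $Z$ we would have $Z'\le0$; but there $\psi''=0$ and $0<\psi'=qs_1/(p\psi)<q/(pc_1)=c_1$, so $Z'=q-p\psi'^2>0$. Hence $Z>0$ for $s>0$, which gives $\psi''>0$ and $0\le\psi'\le qs/(p\psi)<c_1$. As $\psi\ge1$ and $\psi'$ is bounded, $s^*=\infty$. Integrating $\psi'<c_1$ gives $\psi\le1+c_1s$. Finally $\psi-s\psi'\ge\psi-c_1s>0$.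
\end{proof}

The cone $C_{q,p}$ is $C_{p,q}$ with $x$ and $z$ exchanged, and Lemma~\ref{lem:psi} for $C_{q,p}$ gives the other leaf $\{a=\tilde\psi(b)\}$. Here $\tilde\psi:[0,\infty)\to[1,\infty)$ is a bijection with $\tilde\psi'>0$ on $(0,\infty)$ and $b/c_1<\tilde\psi(b)\le1+b/c_1$. We write the dilates of both leaves and the cone itself as one family of functions of $a\ge0$:
\[
\psi_\tau(a)=
\begin{cases}
\tau\,\psi(a/\tau),&\tau>0,\\
c_1a,&\tau=0,\\
|\tau|\,\tilde\psi^{-1}(a/|\tau|)\ \text{ for }a\ge|\tau|,\quad 0\ \text{ for }a<|\tau|,&\tau<0.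
\end{cases}
\]

\begin{lemma}\label{lem:family}
\begin{itemize}
\item[(a)] $\psi_\tau(a)$ is continuous in $(\tau,a)\in\mathbb{R}\times[0,\infty)$.
\item[(b)] $\psi_\tau(|x|)$ is a solution on the set where it is positive, which is $\mathbb{R}^m$ for $\tau>0$ and $\{a>|\tau|\}$ for $\tau\le0$.
\item[(c)] For $\lambda>0$: $\psi_\lambda(0)=\lambda$, $c_1a<\psi_\lambda\le\lambda+c_1a$, $\partial_\lambda\psi_\lambda>0$, and $\psi_\tau<\psi_\lambda$ for all $\tau<\lambda$.
\end{itemize}
\end{lemma}

\begin{proof}
The bounds on $\psi$ and $\tilde\psi$ give $c_1a<\psi_\tau\le\tau+c_1a$ for $\tau>0$ and $c_1(a-|\tau|)\le\psi_\tau\le c_1a$ for $\tau<0$. This proves continuity at $\tau=0$; elsewhere it follows from the formulas and $\tilde\psi^{-1}(1)=0$. In (b), the graphs are open parts of products of minimal hypersurfaces with the $y$-axis. In (c), $\partial_\lambda\psi_\lambda=(\psi-s\psi')(a/\lambda)>0$, and $\psi_\tau\le c_1a<\psi_\lambda$ for $\tau\le0$.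
\end{proof}

The leaves below the cone have one task: for very negative $\tau$ the function $\psi_\tau$ vanishes on a given compact set, so sliding from below can start under any positive function.

\section{Dirichlet problems on the ball and monotonicity}\label{sec:dirichlet}

Let $D=\{|X|<1\}\subset\mathbb{R}^m$. The boundary data should interpolate between a constant and $\psi_\lambda$. For the method of moving planes in the $y$-direction they should be traces of functions that do not depend on $y$ and lie above the solution. For $\kappa\in[0,1]$ and $\lambda>0$ put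
\[
k_{\kappa,\lambda}(X)=\lambda\,\psi(\kappa|x|/\lambda).
\]
Then $k_{0,\lambda}\equiv\lambda$ and $k_{1,\lambda}=\psi_\lambda$. By Lemma~\ref{lem:psi}, $k=k_{\kappa,\lambda}$ is smooth in $(\kappa,\lambda,X)$, nondecreasing and convex in $a$, hence convex in $X$, and it satisfies $|Dk|<c_1$, $\lambda\le k\le\lambda+c_1a$ and $\partial_\lambda k=(\psi-s\psi')(\kappa a/\lambda)>0$. For $\kappa<1$ it is a strict supersolution, $\mathcal{Q}[k]<0$: with $s=\kappa a/\lambda$, and with $\psi'(s)/s$ read as $\psi''(0)$ at $s=0$,
\[
\frac{k''}{1+k'^2}+\frac pak'=\frac1\lambda\Big[\frac{\kappa^2\psi''}{1+\kappa^2\psi'^2}+\kappa^2\frac{p\psi'}s\Big]<\frac1\lambda\Big[\frac{\psi''}{1+\psi'^2}+\frac{p\psi'}s\Big]=\frac qk,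
\]
because $\psi''>0$, $\psi'\ge0$, and $\kappa^2/(1+\kappa^2\psi'^2)$ is strictly increasing in $\kappa$.

A \emph{$(\kappa,\lambda)$-solution} is an invariant solution $f\in C^\infty(\overline D)$ with $f=k_{\kappa,\lambda}$ on $\partial D$.

\begin{lemma}\label{lem:upper}
Let $f$ be a $(\kappa,\lambda)$-solution. Then $f\le k_{\kappa,\lambda}$, with strict inequality in $D$ if $\kappa<1$. If $\kappa=1$, then $f=\psi_\lambda$.
\end{lemma}

\begin{proof}
Slide $k_{\kappa,\lambda'}$, $\lambda'\in(\lambda,\infty)$, from above on $\overline D$. For $\lambda'>\max f$ it lies above $f$. On $\partial D$, $k_{\kappa,\lambda'}>k_{\kappa,\lambda}=f$. Contact at a point of $D$ is excluded by (C2) if $\kappa<1$; if $\kappa=1$, (C1) would give $f=\psi_{\lambda'}$ on $\overline D$, against the boundary values. Letting $\lambda'\downarrow\lambda$ gives $f\le k_{\kappa,\lambda}$, and (C2) gives the strict inequality.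

Let $\kappa=1$ and slide $\psi_\tau$, $\tau\in[-1,\lambda)$, from below on $\overline D$. We have $\psi_{-1}=0<f$, and $\psi_\tau<\psi_\lambda=f$ on $\partial D$. A contact point therefore lies in $D$, and $\psi_\tau=f>0$ there, so it lies in $\Omega=D\cap\{\psi_\tau>0\}$. This set is $D$ or $D\cap\{a>|\tau|\}$ with $|\tau|<1$. It is connected, since $S^p$ is connected for $p\ge1$ and the corresponding region of the $(a,y)$ half-plane is convex, and its closure meets $\partial D$. By (C1), $f=\psi_\tau$ on $\overline\Omega$, against the boundary values. So $f>\psi_\tau$ for $\tau<\lambda$, and $f\ge\psi_\lambda$.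
\end{proof}

\begin{lemma}\label{lem:planes}
Let $f$ be a $(\kappa,\lambda)$-solution with $\kappa<1$. Then $f_y>0$ on $\overline D\cap\{y>0\}$, and $f_y/y$ extends to a positive continuous function on $\overline D\cap\{y\ge0\}$. If $\kappa=0$, $f$ is radial.
\end{lemma}

\begin{proof}
Write $k=k_{\kappa,\lambda}$. For $\mu\in(0,1)$ put $D_\mu=D\cap\{y>\mu\}$, $X^\mu=(x,2\mu-y)$ and $w_\mu(X)=f(X)-f(X^\mu)$ on $\overline{D_\mu}$. For $y>\mu$ we have $|2\mu-y|<y$, so $|X^\mu|<|X|$. As a difference of two solutions, $w_\mu$ solves a linear uniformly elliptic equation whose coefficients are bounded uniformly in $\mu$. On $\{y=\mu\}$, $w_\mu=0$. For $X\in\partial D$ with $y>\mu$, the point $X^\mu$ lies in $D$, so Lemma~\ref{lem:upper} gives $f(X^\mu)<k(X^\mu)=k(X)=f(X)$, and $w_\mu(X)>0$.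

For $\mu$ near $1$, $|D_\mu|$ is small and $w_\mu\ge0$ by (MP3). Let $\mu_0$ be the infimum of the $\mu>0$ such that $w_{\mu'}\ge0$ for all $\mu'\in[\mu,1)$, and suppose $\mu_0>0$. Then $w_{\mu_0}\ge0$ by continuity and $w_{\mu_0}>0$ in $D_{\mu_0}$ by (MP1). Choose a compact $Q\subset D_{\mu_0}$ such that $|D_{\mu_0}\setminus Q|$ is less than half the constant in (MP3). For $\mu<\mu_0$ close to $\mu_0$, $w_\mu>0$ on $Q$, $w_\mu\ge0$ on $\partial(D_\mu\setminus Q)$, and $|D_\mu\setminus Q|$ is less than that constant. So $w_\mu\ge0$ on $D_\mu$, contradicting the choice of $\mu_0$. Hence $\mu_0=0$. For every $\mu\in(0,1)$, $w_\mu>0$ in $D_\mu$ by (MP1), and (MP2) gives $2f_y=\partial_yw_\mu>0$ on $D\cap\{y=\mu\}$.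

On $\partial D$ we use $k-f$. It is positive in $D$, vanishes on $\partial D$, and satisfies a linear differential inequality $L(k-f)=\mathcal{Q}[k]-\mathcal{Q}[f]<0$. By (MP2), $D(f-k)=\chi(X)X$ on $\partial D$ with $\chi>0$ continuous. Since $k_y=0$, $f_y=\chi y$ on $\partial D$.

As $f$ is even in $y$, $f_y/y=\int_0^1f_{yy}(x,sy)\,ds$ is continuous on $\overline D\cap\{y\ge0\}$. It is positive for $y>0$. At $y=0$, $|x|<1$, it equals $f_{yy}(x,0)$, which is positive by (MP2) applied to $f_y>0$ with $L_ff_y=0$. At $y=0$, $|x|=1$, it equals $\chi>0$, as one sees by taking the limit along $\partial D$.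

If $\kappa=0$, then $k$ is constant. The moving plane argument used only $f<k$ in $D$, $f=k$ on $\partial D$ and the invariance of $k$ under the reflections, so it works in every direction $e$. Letting $\mu\to0$ gives $f(X)\ge f(X^e)$ for $X\cdot e>0$, where $X^e$ is the reflection of $X$ in $e^\perp$. The direction $-e$ gives the reverse inequality. So $f$ is invariant under all reflections in hyperplanes through $0$.
\end{proof}

For the second half of (M) we use the rotation in the $(x_1,y)$-plane. The function $Rf=x_1f_y-yf_{x_1}$ solves $L_f(Rf)=0$ and has the right sign on the boundary of a quarter of $D$, but $L_f$ has no maximum principle. The usual remedy is to divide by a positive solution of the same equation. The one at hand is $f_y$. It vanishes on the face $\{y=0\}$, and this is why Lemma~\ref{lem:planes} records that it vanishes there exactly to first order.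

\begin{lemma}\label{lem:mono}
Every $(\kappa,\lambda)$-solution $f$ satisfies {\rm(M)} in $D$. In particular $f$ is nondecreasing in $a$ and in $|y|$, $f\ge f(0)$, and $f(X)\le f(|X|,0)$.
\end{lemma}

\begin{proof}
For $\kappa=1$, $f=\psi_\lambda(a)$, $f_y=0$ and $f_t=y\psi_\lambda'\ge0$. Let $\kappa<1$ and $\Omega=D\cap\{x_1>0,\,y>0\}$. By Lemma~\ref{lem:planes},
\[
\theta:=\frac{Rf}{f_y}=x_1-\frac{f_{x_1}}{f_y/y}
\]
is continuous on $\overline\Omega$. On $\{x_1=0\}$, $f_{x_1}=0$ by invariance, so $\theta=0$. On $\partial D$ the vector field $R$ is tangential, so $Rf=Rk=-yk'(a)x_1/a\le0$ where $x_1>0$, $y>0$. Thus $\theta\le0$ on $\partial D\cap\overline\Omega$, by continuity also where $y=0$.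

Suppose that $T=\max_{\overline\Omega}\theta>0$ is attained at $P$. The function $u=Tf_y-Rf=f_y\,(T-\theta)$ is nonnegative, solves $L_fu=0$, and is not identically zero since $u=Tf_y>0$ on $\{x_1=0,\,y>0\}$. By (MP1), $u>0$ in $\Omega$, so $P\notin\Omega$. The only part of $\partial\Omega$ left is $\{y=0,\,x_1>0,\,|X|<1\}$, where $u=0$. There (MP2) gives $u_y(P)>0$. On the other hand $u/y=(f_y/y)(T-\theta)\to0$ at $P$, so $u_y(P)=0$. This contradiction shows $Rf\le0$ in $\Omega$. For invariant $f$, $Rf=\frac{x_1}a(af_y-yf_a)=-\frac{x_1}af_t$, so $f_t\ge0$. The last assertions follow from $f_a\ge0$, $f_y\ge0$ and $f_t\ge0$ for $y>0$, and evenness in $y$.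
\end{proof}

\section{Existence with a prescribed transition}\label{sec:degree}

We prescribe $f(0)=\varepsilon$ and treat the boundary height $\lambda$ as an unknown. The reason is the inequality $f\ge f(0)$: fixing the height at the origin keeps all solutions away from the singularity of \eqref{eq:Q} at $f=0$.

\begin{lemma}\label{lem:apriori}
Let $\varepsilon>0$. There are $\alpha\in(0,1)$ and $\Lambda,B_0<\infty$, depending only on $\varepsilon,p,q$, such that every $(\kappa,\lambda)$-solution $f$ with $f(0)=\varepsilon$ satisfies $f\ge\varepsilon$, $\varepsilon\le\lambda<\Lambda$ and $\|f\|_{C^{1,\alpha}(\overline D)}<B_0$.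
\end{lemma}

\begin{proof}
Write $k=k_{\kappa,\lambda}$. We have $f\ge\varepsilon$ by Lemma~\ref{lem:mono} and $\varepsilon=f(0)\le k(0)=\lambda$ by Lemma~\ref{lem:upper}.

\emph{A lower barrier.} Let $B=\max(q/\varepsilon,c_1)+1$, let $\pi$ be affine with $|D\pi|\le c_1$ and $\pi\le f$ on $\partial D$, and put $l=\pi+B(\rho-1)$. We claim $l\le f$ on $\overline D$. On $\partial D$ this holds, so it suffices to show that $f-l$ has no interior minimum. At $0$, $Df=0$ by invariance, and the derivative of $f-l$ along a ray in the direction $e$ is $-D\pi\cdot e-B<0$. At a minimum $X_1\in D\setminus\{0\}$, with $\xi=Df=Dl$ and $e=X_1/\rho$, we have $D^2f\ge D^2l=\frac B\rho(I-e\otimes e)$, and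
\[
\frac qf(1+|\xi|^2)=a_{ij}f_{ij}\ge\frac B\rho\Big[(m-1)(1+|\xi|^2)-|\xi|^2+(\xi\cdot e)^2\Big]\ge B(m-2)(1+|\xi|^2).
\]
Since $m-2=p\ge1$, this gives $q/f\ge B$, contradicting $B>q/\varepsilon\ge q/f$.

\emph{Bound for $\lambda$.} Take $\pi\equiv\lambda\le k$. Then $\varepsilon=f(0)\ge l(0)=\lambda-B$. Put $\Lambda=\varepsilon+B+1$. Also $f\le k\le\Lambda+c_1$.

\emph{Boundary gradient.} For $X_0\in\partial D$ take $\pi(X)=k(X_0)+Dk(X_0)\cdot(X-X_0)$; then $\pi\le k$ because $k$ is convex. Now $l\le f\le k$ on $\overline D$ with equality at $X_0$, so $k_\rho\le f_\rho\le k_\rho+B$ at $X_0$, while the tangential derivatives of $f$ and $k$ agree. Hence $|Df|\le c_1+B$ on $\partial D$.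

\emph{Interior gradient.} To beat the term $-q/b^2\ge-q/\varepsilon^2$ in \eqref{eq:v} we add a convex function of $b$. Let $K>0$, $K^2>2q/\varepsilon^2$. Where $v^2\ge2$, \eqref{eq:basic} gives
\[
\Delta_Me^{Kb}=e^{Kb}\Big(K\frac qb+K^2(1-\nu_b^2)\Big)\ge\frac12K^2>\frac q{b^2},
\]
so $\Delta_M(\log v+e^{Kb})>0$. Therefore the maximum of $\log v+e^{Kf}$ over $\overline D$ is attained on $\partial D$ or at a point with $v^2<2$, and $|Df|\le C(\varepsilon,p,q)$ on $\overline D$.

\emph{H\"older bound.} Replace $q/f$ in \eqref{eq:Q} by a smooth function of $f\in\mathbb{R}$ that agrees with it for $f\ge\varepsilon/2$. The functions $k_{\kappa,\lambda}$, $\kappa\in[0,1]$, $\lambda\in[\varepsilon,\Lambda]$, are bounded in $C^2(\overline D)$. The global H\"older gradient estimate for quasilinear equations \cite[Theorem 13.7]{GT} bounds a $C^{1,\alpha}(\overline D)$ norm of $f$ in terms of its $C^1$ norm and the $C^2$ norm of the data.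
\end{proof}

We recall the properties of the Leray--Schauder degree that we need. Let $O$ be a bounded open subset of a Banach space $\mathcal{X}$ and $T:\overline O\to\mathcal{X}$ a compact map (continuous, with relatively compact image) without fixed points on $\partial O$. The integer $\deg(I-T,O,0)$ vanishes if $T$ has no fixed point in $O$. It is constant along compact homotopies $[0,1]\times\overline O\to\mathcal{X}$ without fixed points on $\partial O$. It equals $\pm1$ if $T$ has exactly one fixed point $u_0\in O$, $T$ is $C^1$ near $u_0$, and $I-DT(u_0)$ is injective.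

\begin{proposition}\label{prop:exist}
Let $\varepsilon>0$ and $\sigma\in(0,1)$ with $\sigma>2\varepsilon/c_1$. There are $\kappa\in(0,1)$, $\lambda>0$ and a $(\kappa,\lambda)$-solution $f$ with $f(0)=\varepsilon$ and, in the coordinates $(a,y)$, $f(0,\sigma)=\frac12f(\sigma,0)$.
\end{proposition}

\begin{proof}
Let $\alpha,\Lambda,B_0$ be as in Lemma~\ref{lem:apriori}. Let $\mathcal{X}=C^{1,\alpha}_{\mathrm{inv}}(\overline D)\times\mathbb{R}$, where the first factor is the closed subspace of invariant functions, and
\[
O=\{(g,\lambda)\in\mathcal{X}:\ g>\varepsilon/2\text{ on }\overline D,\ \|g\|_{C^{1,\alpha}}<B_0,\ \varepsilon/2<\lambda<\Lambda\}.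
\]
For $(g,\lambda)\in\overline O$ let $h=\mathcal{S}_\kappa(g,\lambda)\in C^{2,\alpha}(\overline D)$ solve the linear problem
\begin{equation}\label{eq:linear}
a_{ij}(Dg)h_{ij}=\frac qg(1+|Dg|^2)\ \text{ in }D,\qquad h=k_{\kappa,\lambda}\ \text{ on }\partial D .
\end{equation}
The operator has $C^\alpha$ coefficients and no zero-order term, so by Schauder theory $h$ exists and is unique. By uniqueness it is invariant. Put
\[
T_\kappa(g,\lambda)=\big(\mathcal{S}_\kappa(g,\lambda),\ \lambda-g(0)+\varepsilon\big).
\]

\emph{Compactness and differentiability.} $C^\alpha(\overline D)$ is a Banach algebra, in which products and inverses are smooth maps. So $g\mapsto a_{ij}(Dg)$ and $g\mapsto\frac qg(1+|Dg|^2)$ are $C^1$ from $\{g>0\}\subset C^{1,\alpha}$ to $C^\alpha$. The map $(\kappa,\lambda)\mapsto k_{\kappa,\lambda}\in C^{2,\alpha}$ is smooth. The operator $h\mapsto(a_{ij}h_{ij},h|_{\partial D})$ is an isomorphism $C^{2,\alpha}(\overline D)\to C^\alpha(\overline D)\times C^{2,\alpha}(\partial D)$ that depends in a continuous affine way on $a_{ij}\in C^\alpha$,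 and inversion of isomorphisms is smooth. Hence $\mathcal{S}$ is jointly continuous in $(\kappa,g,\lambda)$ and $C^1$ in $(g,\lambda)$, with values in $C^{2,\alpha}$. On $[0,1]\times\overline O$ the coefficients, ellipticity constants and data in \eqref{eq:linear} are uniformly bounded, so the Schauder estimates bound $\mathcal{S}$ in $C^{2,\alpha}$, which embeds compactly in $C^{1,\alpha}$. Thus $T$ is a compact homotopy.

\emph{Fixed points.} If $(f,\lambda)\in\overline O$ is a fixed point of $T_\kappa$, then $f\in C^{2,\alpha}(\overline D)$ solves \eqref{eq:Q}, $f=k_{\kappa,\lambda}$ on $\partial D$ and $f(0)=\varepsilon$. Applying linear Schauder theory repeatedly, $f\in C^\infty(\overline D)$. So $f$ is a $(\kappa,\lambda)$-solution with $f(0)=\varepsilon$. Conversely, by Lemma~\ref{lem:apriori} each such pair lies in $O$ and is a fixed point. In particular there is no fixed point on $\partial O$.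

\emph{The end $\kappa=1$.} By Lemma~\ref{lem:upper} the only fixed point is $u_0=(\psi_\varepsilon,\varepsilon)$. Let $(w,\dot\lambda)$ lie in the kernel of $I-DT_1(u_0)$. Differentiate \eqref{eq:linear} at $g=h=\psi_\varepsilon$, where the variations of $g$ and of $h$ both equal $w$. This gives $Lw=0$ in $D$ for $L=L_{\psi_\varepsilon}$, and $w=\dot\lambda J$ on $\partial D$, where $J=\partial_\lambda\psi_\lambda|_{\lambda=\varepsilon}$. The second component gives $w(0)=0$. By Lemma~\ref{lem:family}, $J>0$ on $\overline D$ and $LJ=0$. The quotient $(w-\dot\lambda J)/J$ solves an elliptic equation without zero-order term and vanishes on $\partial D$, so it is zero. Then $0=w(0)=\dot\lambda J(0)$, so $\dot\lambda=0$ and $w=0$. Moreover $\psi_\varepsilon(0)=\varepsilon<\frac12c_1\sigma<\frac12\psi_\varepsilon(\sigma)$.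

\emph{Conclusion.} Let $O^-=\{(g,\lambda)\in O:\ g(0,\sigma)<\frac12g(\sigma,0)\}$, an open set whose boundary lies in $\partial O\cup\{g(0,\sigma)=\frac12g(\sigma,0)\}$. Suppose that no fixed point of any $T_\kappa$ satisfies $g(0,\sigma)=\frac12g(\sigma,0)$. Then $\deg(I-T_\kappa,O^-,0)$ is defined and independent of $\kappa$. For $\kappa=1$ it is $\pm1$, since $u_0\in O^-$. For $\kappa=0$ all fixed points are radial and positive by Lemma~\ref{lem:planes}, so none lies in $O^-$ and the degree is $0$; we do not need to know how many there are. This contradiction yields a fixed point with ratio $\frac12$, and we have just seen that its parameter is neither $0$ nor $1$.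
\end{proof}

\section{Scale-invariant estimates}\label{sec:scale}

The constants in Lemma~\ref{lem:apriori} blow up as $\varepsilon\to0$, and $\lambda$ is not controlled in terms of $\sigma$. We need bounds that depend only on the height at the origin. The monotonicity (M) provides them, because it reduces both bounds to the hyperplane $\{y=0\}$: there $f$ is largest on each sphere and smallest on each line parallel to the $y$-axis.

\begin{lemma}\label{lem:scale}
Let $f$ be a $(\kappa,\lambda)$-solution with $f(0)=\varepsilon$. Then $c_*a\le f(a,0)\le\psi_\varepsilon(a)$ for $0<a<1$, and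
\[
c_*|x|\le f(X)\le\varepsilon+c_1|X|\qquad\text{on }D .
\]
\end{lemma}

\begin{proof}
\emph{Lower bound.} If $f$ were small on a whole sphere, a radial supersolution would push $f(0)$ below $\varepsilon$. Let $0<c<c_*$ and $g_\tau=\sqrt{\tau^2+c^2\rho^2}$, $\tau>0$. From $g_\tau g_\tau'=c^2\rho$ and $g_\tau g_\tau''=c^2-g_\tau'^2$,
\[
g_\tau\Big[\frac{g_\tau''}{1+g_\tau'^2}+\frac{m-1}\rho g_\tau'\Big]=\frac{c^2-g_\tau'^2}{1+g_\tau'^2}+(m-1)c^2\le mc^2<q,
\]
so $\mathcal{Q}[g_\tau]<0$ by \eqref{eq:Qradial}; at $\rho=0$, $\mathcal{Q}[g_\tau]=(mc^2-q)/\tau<0$. Suppose $f(\rho_0,0)<g_\varepsilon(\rho_0)$ for some $\rho_0<1$. By Lemma~\ref{lem:mono}, $f<g_\varepsilon\le g_\tau$ on $\{|X|=\rho_0\}$ for $\tau\ge\varepsilon$. Slide $g_\tau$, $\tau\in[\varepsilon,\infty)$, from above on $\{|X|\le\rho_0\}$. There is no contact on the boundary, and none inside by (C2). So $f(0)<g_\varepsilon(0)=\varepsilon$, a contradiction. Hence $f(a,0)\ge g_\varepsilon(a)\ge ca$, and we let $c\uparrow c_*$.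

\emph{Upper bound.} Suppose $f(A,0)>\psi_\varepsilon(A)$ for some $A\in(0,1)$. Choose $Y>0$ with $A^2+Y^2<1$ and slide $\psi_\tau$, $\tau\in[-A,\varepsilon]$, from below on $U=\{a\le A,\,|y|\le Y\}$. We have $\psi_{-A}=0<f$ on $U$. Suppose there is contact at $\tau$, at a point $(a^*,y^*)$. Then $\psi_\tau(a^*)\le f(a^*,0)\le f(a^*,y^*)=\psi_\tau(a^*)$, so there is also equality at $(a^*,0)$. Since $f(A,0)>\psi_\varepsilon(A)\ge\psi_\tau(A)$, we have $a^*<A$, and $\psi_\tau(a^*)>0$. So $(a^*,0)$ lies in the connected open set $\{a<A,\,|y|<Y\}\cap\{\psi_\tau>0\}$, on which $f=\psi_\tau$ by (C1). By continuity $f(A,0)=\psi_\tau(A)$, which is false. So $f>\psi_\varepsilon$ on $U$, and $f(0)>\varepsilon$, a contradiction.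

Finally $f(a,y)\ge f(a,0)\ge c_*a$ and $f(X)\le f(|X|,0)\le\varepsilon+c_1|X|$.
\end{proof}

Bounds on $f$ become bounds on all derivatives through an interior gradient estimate.

\begin{lemma}\label{lem:grad}
If $F$ is a solution on $\overline{B_r(X_0)}\subset\mathbb{R}^m$ with $0<c\le F\le C$, then $|DF(X_0)|\le C'(c,C,r,p,q)$.
\end{lemma}

\begin{proof}
We work on $M=\{|z|=F\}$ and localize $v$ with a cutoff whose gradient is bounded below where the graph is steep; this is why the cutoff involves $b$. Let $b_0=F(X_0)$,
\[
\varphi=\frac12-\frac{|X-X_0|^2}{r^2}+\frac{b-b_0}{2C},\qquad\chi=e^{K\varphi}-1,\quad K>0 .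
\]
Then $\varphi<0$ over $\partial B_r(X_0)$, $\varphi\le1$, and $\varphi=\frac12$ over $X_0$. So $\chi v$ has a positive maximum at an interior point, where $\varphi>0$ and $\nabla\chi=-\chi\nabla v/v$. At this point $2\nabla\chi\cdot\nabla v=-2\chi|\nabla v|^2/v$ cancels the gradient term of $\chi\Delta_Mv$ in \eqref{eq:v}, and, using $\chi\le e^{K\varphi}$,
\begin{equation}\label{eq:kor}
0\ge\Delta_M(\chi v)\ge v\Big(\Delta_M\chi-\frac q{b^2}\chi\Big)\ge ve^{K\varphi}\Big(K^2|\nabla\varphi|^2+K\Delta_M\varphi-\frac q{c^2}\Big).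
\end{equation}
The ambient gradients $(2(X-X_0),0)$ of $|X-X_0|^2$ and $(0,\hat z)$ of $b$ are orthogonal, so the inner product of their tangential parts is minus the product of their normal components and is at most $2r\nu_b$ in absolute value. Hence
\[
|\nabla\varphi|^2\ge\frac{1-\nu_b^2}{4C^2}-\frac{2\nu_b}{Cr}\ge\frac1{8C^2}\qquad\text{if }v\ge v_0(C,r).
\]
Also $\Delta_Mb>0$ and $\Delta_M|X-X_0|^2=2\sum_i|\nabla X_i|^2\le2m$, so $\Delta_M\varphi\ge-2m/r^2$. Fix $K$ with $K^2/(8C^2)>2mK/r^2+q/c^2$. Then \eqref{eq:kor} forces $v<v_0$ at the maximum point, and $(e^{K/2}-1)\,v(X_0)\le e^Kv_0$.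
\end{proof}

\begin{corollary}\label{cor:compact}
Let $\Omega\subset\mathbb{R}^m$ be open. Let $F_i$ be solutions such that every compact $Q\subset\Omega$ lies in the domain of $F_i$ for large $i$, with $0<c_Q\le F_i\le C_Q$ on $Q$. Then a subsequence converges in $C^\infty_{\mathrm{loc}}(\Omega)$ to a solution.
\end{corollary}

\begin{proof}
Lemma~\ref{lem:grad} gives local $C^1$ bounds, the interior H\"older gradient estimates \cite[Chapter 13]{GT} give local $C^{1,\alpha}$ bounds, and the interior Schauder estimates bound all higher derivatives.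
\end{proof}

\section{Classification of monotone cones}\label{sec:cones}

The bounds of Lemma~\ref{lem:scale} control the limits only over $\{x\ne0\}$. So the classification must not assume anything about the behavior on the axis $\{x=0\}$.

\begin{proposition}\label{prop:class}
Let $p,q\ge1$ be arbitrary. Let $F$ be an invariant solution on $\{a>0\}\subset\mathbb{R}^m$, homogeneous of degree $1$, that satisfies {\rm(M)}. Then $F=c_0|X|$ or $F=c_1|x|$.
\end{proposition}

The two signed quantities in (M) come from Jacobi fields of the cone: $F_y$ from translation along $y$, and $F_t$ from rotations mixing $x$ and $y$. We show that the first vanishes if $F\to0$ at the axis and the second vanishes otherwise.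

\begin{proof}
\emph{Step 1: the ordinary differential equation.} Write $F=\rho\,G(t)$; by evenness it suffices to consider $t\in(0,\pi/2]$. A dot denotes $d/dt$. Put
\[
\xi=F_a=G\sin t+\dot G\cos t,\qquad\eta=F_y=G\cos t-\dot G\sin t,\qquad E=\ddot G+G .
\]
Then
\begin{gather*}
\dot\xi=E\cos t,\qquad\dot\eta=-E\sin t,\qquad G=\xi\sin t+\eta\cos t,\qquad\dot G=\xi\cos t-\eta\sin t,\\
\frac{d}{dt}\Big(\frac G{\sin t}\Big)=-\frac\eta{\sin^2t}.
\end{gather*}
By (M), $\dot G\ge0$ and $\eta\ge0$, so $\xi>0$ and the limit $G(0+)\ge0$ exists. By evenness in $y$, $\eta(\pi/2)=0$. We have $DF=Ge_\rho+\dot Ge_t$, so $v^2=1+G^2+\dot G^2$. The Hessian $D^2F$ has eigenvalue $0$ in the direction $e_\rho$, $E/\rho$ in the direction $e_t$, and $\xi/(\rho\sin t)$ in the $p$ rotational directions. So \eqref{eq:Q} reads $(1+G^2)E+v^2p\,\xi/\sin t=v^2q/G$, that is,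
\begin{equation}\label{eq:G}
\vartheta\,G\,E=Z:=q-p\,\xi\,\frac G{\sin t},\qquad\vartheta=\frac{1+G^2}{1+G^2+\dot G^2}\in(0,1].
\end{equation}
This is a second-order equation that can be solved for $\ddot G$ smoothly in $(t,G,\dot G)$ for $G>0$, $0<t<\pi$. If $G=c\sin t$, then $E=0$ and $\xi=c$, and \eqref{eq:G} says $c=c_1$. If $G=c$ is constant, \eqref{eq:G} says $(p+1)c^2=q$.

\emph{Step 2: the link.} The part $\Sigma$ of the cone $\{|z|=F\}$ in the unit sphere is generated by the curve
\[
\mathbf{X}=(a,y,b)=\frac{(\sin t,\cos t,G)}{\sqrt{1+G^2}}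
\]
in $S^2\subset\mathbb{R}^3$. Let $s$ be arclength, increasing with $t$, and let a prime denote $d/ds$. Writing $G=\tan\phi$ gives $|\dot{\mathbf{X}}|^2=\cos^2\phi+\dot\phi^2$, so $ds/dt=v/(1+G^2)$. Differentiating,
\[
\dot a=\frac{\cos t+G\eta}{(1+G^2)^{3/2}}>0,\qquad\dot y=-\frac{\sin t+G\xi}{(1+G^2)^{3/2}}<0,\qquad\dot b=\frac{\dot G}{(1+G^2)^{3/2}}\ge0
\]
on $(0,\pi/2)$. Thus $a,y,b$ are monotone and bounded along the curve, so its length $s_1$ is finite. We measure $s\in(0,s_1]$ from the end $t=0$.

Let $\nu=(\nu_a,\nu_y,\nu_b)=(-\xi,-\eta,1)/v$. The vectors $\mathbf{X},\mathbf{X}',\nu$ are orthonormal. From $\nu'\cdot\nu=0$ and $\nu'\cdot\mathbf{X}=-\nu\cdot\mathbf{X}'=0$ we get $\nu'=h\mathbf{X}'$ with $h=-\nu\cdot\mathbf{X}''$. Differentiating $b=F(a,y)$ twice gives $v\,\nu\cdot\mathbf{X}''=D^2F(\zeta,\zeta)$ for $\zeta=(a',y')$. The $e_t$-component of $\zeta$ is $\rho t'$ with $\rho=(1+G^2)^{-1/2}$, so $D^2F(\zeta,\zeta)=E\rho t'^2$ and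
\begin{equation}\label{eq:h}
\nu_a'=ha',\qquad\nu_y'=hy',\qquad h=-\vartheta^{3/2}E .
\end{equation}

The metric of $\Sigma$ is $ds^2+a^2g_{S^p}+b^2g_{S^q}$, and $\dim\Sigma=n:=p+q+1$. Let $W=a^pb^q$, $\hat x=x/|x|$ and, for functions $u(s)$,
\[
\Delta_0u=W^{-1}(Wu')',\qquad\Delta_1u=\Delta_0u-\frac p{a^2}u .
\]
Then $\Delta_\Sigma u=\Delta_0u$ and $\Delta_\Sigma(u\hat x_i)=(\Delta_1u)\hat x_i$. On the cone, with $r$ the distance to $0$, the Laplacian is $\partial_r^2+\frac nr\partial_r+r^{-2}\Delta_\Sigma$. The coordinate functions are harmonic and homogeneous of degree $1$; the components of the normal are homogeneous of degree $0$ and satisfy the Jacobi equation. Applied to $y$, $x_i=a\hat x_i$, $\nu_y$ and $\nu_a\hat x_i$, this gives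
\begin{equation}\label{eq:link}
\Delta_0y=-ny,\qquad\Delta_1a=-na,\qquad\Delta_0\nu_y=-|A|^2\nu_y,\qquad\Delta_1\nu_a=-|A|^2\nu_a .
\end{equation}

\emph{Step 3: the case $G(0+)=0$.} The curve starts at the pole $(0,1,0)$, so $a,b\le s$ and $W\le s^{p+q}\le s^2$ for $s\le1$. Let $u=-\nu_y=\eta/v\ge0$. Since $0\le\eta\le G\cos t$, $u\to0$ as $s\to0$. By \eqref{eq:link}, $(Wu')'=-W|A|^2u\le0$, so $Wu'$ is nonincreasing and has a limit $\ell\in(-\infty,\infty]$ as $s\to0$. If $\ell>0$, then $u'\ge c/W\ge c/s^2$ near $0$ for some $c>0$, and integration gives $u\to-\infty$ as $s\to0$, which is impossible. So $\ell\le0$, $u'\le0$, and $0\le u\le u(0+)=0$. Thus $\eta\equiv0$, $G/\sin t$ is constant, and $F=c_1a$ by Step~1.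

\emph{Step 4: the case $G(0+)=\delta>0$; regularity at the axis.} We shall integrate by parts up to $t=0$ and need $h$ bounded there. A priori $\dot G$ could be unbounded, so we use the bounded quantity $\Phi=\arctan(\dot G/\sqrt{1+G^2})\in[0,\pi/2)$. Differentiating, and using \eqref{eq:G} in the form $\vartheta\ddot G=-p\dot G\cot t+q/G-pG-\vartheta G$,
\[
\sqrt{1+G^2}\,\dot\Phi=\vartheta\ddot G-\frac{G\dot G^2}{1+G^2+\dot G^2}\le-p\,\dot G\cot t+\frac q\delta .
\]
Hence $\dot\Phi\le-p\cot t\tan\Phi+q/\delta\le-p\cot t\,\Phi+q/\delta$, that is, $\frac{d}{dt}(\sin^pt\,\Phi)\le\frac q\delta\sin^pt$. Since $\sin^pt\,\Phi\to0$ as $t\to0$, integration gives $\Phi\le qt/\delta$. As $\delta\le G\le G(\pi/2)$, we get $\dot G=O(t)$. Then $\vartheta\to1$, the terms in $\vartheta E=q/G-pG-p\dot G\cot t$ are bounded, and so $E$ and $h$ are bounded near $t=0$. Also $\xi(0+)=0$.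

\emph{Step 5: signs in the case $\delta>0$.} First, $\eta>0$ on $(0,\pi/2)$. If $\eta(t_0)=0$, then $t_0$ is a minimum of $\eta$, so $E(t_0)=0$ and $Z(t_0)=0$. At $t_0$, $G=\xi\sin t_0$, so $q=p\xi^2$ and $\xi=c_1$. Thus $G(t_0)=c_1\sin t_0$ and $\dot G(t_0)=c_1\cos t_0$, and uniqueness for \eqref{eq:G} gives $G=c_1\sin t$, contradicting $\delta>0$.

Second, $Z>0$ on $(0,\pi/2)$. At a zero of $Z$ we have $E=0$ and $\dot\xi=0$, so $\dot Z=p\xi\eta/\sin^2t>0$: the function $Z$ crosses $0$ only upward. If $Z(t_1)\le0$, it follows that $Z<0$ on $(0,t_1)$. Then $\dot\xi=E\cos t<0$ there, and $\xi(0+)=0$ gives $\xi<0$, a contradiction. So $E>0$ and $h<0$ on $(0,\pi/2)$.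

\emph{Step 6: an integral identity.} The function
\[
w=y\nu_a-a\nu_y=\frac{-\xi\cos t+\eta\sin t}{v\sqrt{1+G^2}}=-\frac{\dot G}{v\sqrt{1+G^2}}\le0
\]
generates the Jacobi fields $w\hat x_i$ of the rotations in the $(x_i,y)$-planes. It has a sign and vanishes at $t=\pi/2$, like a first Dirichlet eigenfunction on half of the link. To show that it vanishes we test its equation with a function that has the same boundary behavior and solves the same equation up to an error with a sign. Take $\bar w=y\nu_a+a\nu_y$. By the product rule, \eqref{eq:h} and \eqref{eq:link},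
\[
\Delta_1(y\nu_a)=-(|A|^2+n)\,y\nu_a+2ha'y',\qquad\Delta_1(a\nu_y)=-(|A|^2+n)\,a\nu_y+2ha'y' .
\]
Hence $\Delta_1w=-(|A|^2+n)w$ and $\Delta_1\bar w=-(|A|^2+n)\bar w+4ha'y'$, and
\[
\big[W(w\bar w'-\bar ww')\big]'=W\big(w\Delta_1\bar w-\bar w\Delta_1w\big)=4W\,h\,a'y'\,w .
\]
At $t=\pi/2$ everything is smooth and $y=\nu_y=0$, so $w=\bar w=0$. As $t\to0$, $W\to0$, while $w,\bar w$ are bounded, and $w',\bar w'$ are bounded by \eqref{eq:h} and Step~4. Therefore $\int_0^{s_1}Wha'y'w\,ds=0$. In the interior $W>0$, $h<0$, $a'y'<0$ and $w\le0$. So $w\equiv0$, $G$ is constant, and $F=c_0\rho$ by Step~1.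
\end{proof}

\section{Passage to the limit and proof of the theorem}\label{sec:limit}

\subsection{The rescaled solutions}
Let $0<\delta<\min(1,c_1/2)$. Apply Proposition~\ref{prop:exist} with $\varepsilon=\delta^2$ and $\sigma=\delta$, and let $F_\delta(X)=\delta^{-1}f(\delta X)$ for $|X|<1/\delta$. By Lemmas~\ref{lem:mono} and~\ref{lem:scale}, $F_\delta$ is an invariant solution that satisfies (M) and
\begin{equation}\label{eq:Fdelta}
c_*|x|\le F_\delta\le\delta+c_1|X|,\qquad F_\delta(0,1)=\tfrac12F_\delta(1,0).
\end{equation}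
The set $M_\delta=\{|z|=F_\delta(X)\}$ is a smooth embedded minimal hypersurface, relatively closed in $\{|X|<1/\delta\}\subset\mathbb{R}^N$.

Near $\{x=0\}$ we have no gradient bound yet, but monotonicity bounds the area. Let $2R^2<\delta^{-2}$. Since $B_R\subset\{a,|y|,b\le R\}$ and $v\le1+(F_\delta)_a+|(F_\delta)_y|$,
\begin{equation}\label{eq:area}
\begin{aligned}
\mathcal{H}^d(M_\delta\cap B_R)&\le2|S^p||S^q|R^{p+q}\int_0^R\!\!\int_0^R\mathbf{1}_{\{F_\delta\le R\}}\big(1+(F_\delta)_a+(F_\delta)_y\big)\,da\,dy\\
&\le C_AR^d,\qquad C_A=6|S^p||S^q| ,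
\end{aligned}
\end{equation}
because $F_\delta$ is positive and nondecreasing in $a$ and in $y\ge0$, so that each one-dimensional integral of $(F_\delta)_a$ or $(F_\delta)_y$ over $\{F_\delta\le R\}$ is at most $R$.

For a solution $F$ on $\{a>0\}$ let $\Sigma_F=\{|z|=F(X),\ x\ne0\}$. Let $\mathcal{F}$ be the class of invariant solutions $F$ on $\{a>0\}$ such that (M) holds, $c_*|x|\le F\le c_1|X|$, $\mathcal{H}^d(\Sigma_F\cap B_R)\le C_AR^d$ for all $R$, and $V_F=|\Sigma_F|$ is stationary in $\mathbb{R}^N$. The class $\mathcal{F}$ is invariant under $F\mapsto F^{(r)}=r^{-1}F(r\,\cdot)$, and $V_{F^{(r)}}=r^{-1}V_F$. Since $p\ge1$, the subspace $\{x=0\}$ has dimension $q+2<d$ and is $\mathcal{H}^d$-null.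

\begin{lemma}\label{lem:limit}
Let $(F_i,V_i)$ be either $(F_{\delta_i},|M_{\delta_i}|)$ with $\delta_i\to0$, or $(F_i,V_{F_i})$ with $F_i\in\mathcal{F}$. Then there is $F\in\mathcal{F}$ such that, along a subsequence, $F_i\to F$ in $C^\infty_{\mathrm{loc}}(\{a>0\})$ and $V_i\to V_F$.
\end{lemma}

\begin{proof}
On compact subsets of $\{a>0\}$ the $F_i$ lie between positive constants, so Corollary~\ref{cor:compact} gives a limit $F$, which inherits invariance, (M) and the two bounds. By the area bound and (V2), a further subsequence of $V_i$ converges to a stationary integral varifold $V$ in $\mathbb{R}^N$ with $\|V\|(B_R)\le C_AR^d$. In the open set $\{x\ne0\}\subset\mathbb{R}^N$, $V_i$ is the multiplicity-one graph of $F_i$, whose area element $F_i^qv_i$ and tangent planes converge locally uniformly, so $V=|\Sigma_F|$ there. As $V$ is integral, it gives no mass to $\{x=0\}$. So $V=V_F$.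
\end{proof}

\begin{lemma}\label{lem:equilibria}
If $F\in\mathcal{F}$ and the density ratio of $V_F$ is constant, then either $F=c_0|X|$ and $V_F=|K_0|$, or $F=c_1|x|$ and $V_F=|K_1|$.
\end{lemma}

\begin{proof}
By (V1), $P\cdot\nu=0$ at almost every point $P\in\Sigma_F$, hence at every point. This says $F=X\cdot DF$, so $F$ is homogeneous of degree $1$, and Proposition~\ref{prop:class} applies. The sets $K_j$ and $K_j\cap\{x\ne0\}$ differ by a null set.
\end{proof}

Fix a sequence $\delta\to0$ and $F\in\mathcal{F}$ as in Lemma~\ref{lem:limit}, and put $V=V_F$. All limits in $\delta$ below are along this sequence.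

\subsection{The tangent cones}

\begin{proposition}\label{prop:tangent}
$r^{-1}V\to|K_0|$ and $F^{(r)}\to c_0|X|$ as $r\downarrow0$, and $r^{-1}V\to|K_1|$ and $F^{(r)}\to c_1|x|$ as $r\to\infty$, the functions converging in $C^\infty_{\mathrm{loc}}(\{a>0\})$.
\end{proposition}

\begin{proof}
\emph{Existence and uniqueness of the limits.} Let $r_i\to0$. By Lemma~\ref{lem:limit}, along a subsequence $F^{(r_i)}\to F^*\in\mathcal{F}$ and $r_i^{-1}V\to V_{F^*}$. By \eqref{eq:constratio} the density ratio of $V_{F^*}$ is the constant $\Theta(V,0)$. By Lemma~\ref{lem:equilibria}, $V_{F^*}$ is $|K_0|$ or $|K_1|$, and by Lemma~\ref{lem:density} the number $\Theta(V,0)$ determines which. So the limit does not depend on the sequence, and the full family converges. The same argument applies to $r_i\to\infty$ with $\Theta(V,\infty)$.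

\emph{The limits differ.} Otherwise $\Theta(V,0)=\Theta(V,\infty)$, the density ratio of $V$ is constant, and $F=c_1|x|$ or $F=c_0|X|$ by Lemma~\ref{lem:equilibria}. Here the normalization in \eqref{eq:Fdelta} enters. It involves a point of the axis, where $F_\delta$ is not yet known to converge, so we transfer it by monotonicity in the first case and by Lemma~\ref{lem:support} in the second. For $a>0$ and small $\delta$, $F_\delta(a,1)\ge F_\delta(0,1)=\frac12F_\delta(1,0)\ge\frac12c_*$. So $F(a,1)\ge\frac12c_*$ for all $a>0$, and $F\ne c_1|x|$. If $F=c_0|X|$, then $F_\delta(0,1)=\frac12F_\delta(1,0)\to\frac12c_0$. The points of $M_\delta$ with $x=0$, $y=1$ then accumulate at a point with $x=0$, $y=1$, $|z|=\frac12c_0$, which lies in $\operatorname{spt}\|V\|=K_0$ by Lemma~\ref{lem:support}. But $|z|=c_0$ on $K_0\cap\{x=0,\,y=1\}$.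

\emph{The order.} Since $\Theta(V,0)\le\Theta(V,\infty)$ and $\Theta(K_0)<\Theta(K_1)$, the limit at $0$ is $K_0$ and the limit at infinity is $K_1$.
\end{proof}

\subsection{Regularity on the axis}
It remains to show that $F$ does not vanish on the $y$-axis away from $0$. Near $0$ this follows from the shape of $K_0$, and monotonicity in $y$ propagates it. Points of $\mathbb{R}^N$ are written $(x,z,y)$.

\begin{lemma}\label{lem:axis}
$F$ extends to an invariant solution on $\mathbb{R}^m\setminus\{0\}$, and $F_\delta\to F$ in $C^\infty_{\mathrm{loc}}(\mathbb{R}^m\setminus\{0\})$. With $F(0)=0$, $F$ is continuous on $\mathbb{R}^m$.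
\end{lemma}

\begin{proof}
There is $r_0>0$ with $(0,0,y)\notin\operatorname{spt}\|V\|$ for $0<|y|<r_0$. Otherwise there are $y_i\to0$ of one sign with $(0,0,\pm1)\in\operatorname{spt}\||y_i|^{-1}V\|$, and Lemma~\ref{lem:support} and Proposition~\ref{prop:tangent} give $(0,0,\pm1)\in K_0$, which is false. Next, $\liminf_\delta F_\delta(0,y)>0$ for $0<y<r_0$: if $F_\delta(0,y)\to0$ along a subsequence, points of $M_\delta$ converge to $(0,0,y)$, contradicting Lemma~\ref{lem:support}. By monotonicity in $y$, the same holds for all $y>0$. On $\{r\le|X|\le R\}$ we have $|x|\ge r/2$ or $|y|\ge r/2$, so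
\begin{equation}\label{eq:lower}
F_\delta\ge\min\big(c_*r/2,\ F_\delta(0,r/2)\big)
\end{equation}
by \eqref{eq:Fdelta} and monotonicity in $a$ and $|y|$. By Corollary~\ref{cor:compact}, every subsequence has a subsequence converging in $C^\infty_{\mathrm{loc}}(\mathbb{R}^m\setminus\{0\})$ to a solution. All these limits equal $F$ on the dense set $\{a>0\}$, so they coincide. Continuity at $0$ follows from $F\le c_1|X|$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Let $M=\{(x,z,y):|z|=F(x,y)\}$ with $F$ as in Lemma~\ref{lem:axis}.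

$M$ is closed because $F$ is continuous. The map $(X,\hat z)\mapsto(x,F(X)\hat z,y)$ is a smooth embedding of $(\mathbb{R}^m\setminus\{0\})\times S^q$ onto $M\setminus\{0\}$. This product is connected since $m\ge3$ and $q\ge1$, and $M$ is the closure of its image, so $M$ is connected. (P4) holds because $F$ is invariant.

$M$ and $\Sigma_F$ differ by a subset of $\{x=0\}$, so $|M|=V$, which is stationary. This is (P1). Since $\Sigma_F$ is dense in $M$, $\operatorname{spt}\|V\|=M$. If $M$ were a smooth embedded hypersurface near $0$, its tangent cone there would be a hyperplane, and $K_0$ is not. This gives (P2). Proposition~\ref{prop:tangent} gives the unique multiplicity-one limits in (P3).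

It remains to prove smooth convergence. Let $K$ be $K_0$ (for $r\downarrow0$) or $K_1$ (for $r\to\infty$). If $P\notin K$, take a closed ball around $P$ disjoint from $K$; by Lemma~\ref{lem:support}, $r^{-1}M$ is eventually disjoint from it. If $P\in K\setminus\operatorname{Sing}K$, then $z\ne0$ at $P$, and in the coordinates $(X,\hat z,|z|)$ the set $r^{-1}M$ is the graph of $F^{(r)}$. So we need smooth convergence of $F^{(r)}$ near the $X$-component of $P$. For $K_1$, $\operatorname{Sing}K_1=\{x=0,\,z=0\}$, regular points have $x\ne0$, and Proposition~\ref{prop:tangent} suffices. For $K_0$, $\operatorname{Sing}K_0=\{0\}$ and we need convergence on $\mathbb{R}^m\setminus\{0\}$. For $y\ne0$, the points of $r^{-1}M$ over $X=(0,y)$ have $|z|=F^{(r)}(0,y)\le c_1|y|$, and their limit points lie in $K_0$ by Lemma~\ref{lem:support}, so $F^{(r)}(0,y)\to c_0|y|$. Inequality \eqref{eq:lower} holds for $F^{(r)}$ in place of $F_\delta$, since it used only monotonicity and the bound $c_*|x|$. So $F^{(r)}$ lies between positive constants on compact subsets of $\mathbb{R}^m\setminus\{0\}$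 for small $r$. Corollary~\ref{cor:compact} and the convergence on $\{a>0\}$ give $F^{(r)}\to c_0|X|$ in $C^\infty_{\mathrm{loc}}(\mathbb{R}^m\setminus\{0\})$.
\end{proof}

\begin{remark}
The hypothesis that $C_{p,q}$ is area-minimizing entered only through the leaves on the two sides of $C_{p,q}$. The upper leaf supplies the supersolutions $k_{\kappa,\lambda}$ and the positive solution $J$ of the linearized equation. Both leaves are needed for uniqueness at $\kappa=1$ (Lemma~\ref{lem:upper}) and for the upper bound in Lemma~\ref{lem:scale}. No minimizing property of $C_{p+1,q}$ was used. Proposition~\ref{prop:six} shows that a monotone connector cannot exist for all $p,q$.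
\end{remark}

\section{Complements}\label{sec:complements}

\begin{proposition}[Shape of the connector]\label{prop:shape}
The function $F$ constructed above satisfies $F_y>0$ for $y>0$, $F_a\ge0$, $F_t\ge0$ for $0<t<\pi/2$, and $\sqrt{q/(p+2)}\,|x|\le F\le\sqrt{q/p}\,|X|$.
\end{proposition}

\begin{proof}
Since $F\in\mathcal{F}$, only the strict inequality needs proof. On the half-space $\{y>0\}$, $F_y\ge0$ and $L_FF_y=0$. If $F_y$ vanished somewhere there, it would vanish identically by (MP1). Then $M$, and hence its tangent cone $K_0$ at $0$, would be invariant under translations in $y$, which is false.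
\end{proof}

\begin{proposition}[Grouping $y$ with $z$]
If $C_{p,q}$ is area-minimizing, there is also a hypersurface as in the Problem, with the cone $\{(q+1)|x|^2=p(|z|^2+y^2)\}$ in place of $K_0$.
\end{proposition}

\begin{proof}
Apply Theorem~\ref{thm:main} to $C_{q,p}$, which is isometric to $C_{p,q}$, and exchange $x$ and $z$.
\end{proof}

\begin{proposition}[A necessary condition]\label{prop:six}
Let $p,q\ge1$ be arbitrary. Suppose that $M=\{|z|=F\}$ has all the properties required in the Problem, where $F$ is positive, smooth and invariant on $\mathbb{R}^m\setminus\{0\}$, $F_y\ge0$ for $y>0$, and $F^{(R)}\to c_1|x|$ in $C^\infty_{\mathrm{loc}}(\{a>0\})$ as $R\to\infty$. Then $p+q\ge6$.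
\end{proposition}

\begin{proof}
Monotonicity in $y$ makes the upper half of $M$ stable, and stability passes to the cylinder at infinity. By (P1), $F$ is a solution, and $F_y>0$ on $\{y>0\}$ by the proof of Proposition~\ref{prop:shape}. On $R^{-1}M$ the function $J_R=-\nu_y=F^{(R)}_y/v$ satisfies $\Delta J_R+|A|^2J_R=0$ and is positive on the connected set $\Omega=\{a>0,\,y>0\}$. For functions of $X$ on the graph of $f$, $\Delta u=(f^qv)^{-1}\partial_i\big(f^qv\,(\delta_{ij}-f_if_j/v^2)\,\partial_ju\big)$, and $|A|^2$ is a smooth function of $f,Df,D^2f$. So the coefficients of the equation for $J_R$ converge in $C^\infty_{\mathrm{loc}}(\Omega)$ to those of the Jacobi equation of $K_1$. Fix $X_*\in\Omega$. By Harnack's inequality, $J_R/J_R(X_*)$ lies between positive constants on compact subsets of $\Omega$, and by the Schauder estimates a subsequence converges to a positive Jacobi field $J$ on $K_1^+=K_1\cap\{x\ne0,\,y>0\}$. For $\varphi\in C_c^1(K_1^+)$,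
\[
\int|A|^2\varphi^2=-\int\varphi^2\frac{\Delta J}J=\int\Big(2\varphi\nabla\varphi\cdot\frac{\nabla J}J-\varphi^2\frac{|\nabla J|^2}{J^2}\Big)\le\int|\nabla\varphi|^2 .
\]
Let $j=p+q$ and let $r$ be the distance to the vertex on $C_{p,q}$, a cone of dimension $j+1$. At distance $r$ the nonzero principal curvatures are $\sqrt{q/p}/r$ with multiplicity $p$ and $-\sqrt{p/q}/r$ with multiplicity $q$, so $|A|^2=j/r^2$. Take $\varphi=\zeta(r)\chi_L(y)$ with $\zeta\in C_c^\infty(0,\infty)$, $\chi_L=1$ on $[L,2L]$, $\chi_L$ supported in $[L/2,3L]$ and $|\chi_L'|\le C/L$. Then $\int\chi_L'^2/\int\chi_L^2\le C'/L^2$. Dividing by $\int\chi_L^2$ and letting $L\to\infty$,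
\[
j\int_0^\infty\zeta^2r^{j-2}\,dr\le\int_0^\infty\zeta'^2r^j\,dr .
\]
Substitute $\zeta=r^{-\gamma}g(\log r)$ with $\gamma=\frac{j-1}2$ and $g\in C_c^\infty(\mathbb{R})$. The left side becomes $j\int g^2$ and the right side $\int(g'-\gamma g)^2=\int g'^2+\gamma^2\int g^2$. Replacing $g(s)$ by $g(s/L)$ and letting $L\to\infty$ gives $j\le\gamma^2$, that is, $j^2-6j+1\ge0$. The roots are $3\pm2\sqrt2$, and $j\ge2$ is an integer, so $j\ge6$.
\end{proof}

\begin{thebibliography}{9}

\bibitem{BN} Berestycki and Nirenberg, Bol. Soc. Bras. Mat. \textbf{22} (1991).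

\bibitem{GT} Gilbarg and Trudinger, Chapter 13.

\bibitem{HaSp} Aria Halavati and Luca Spolaor, \emph{On Cylindrical singularities of minimal hypersurfaces}, arXiv:2610.10754 (2026).

\bibitem{HS} Hardt and Simon, J. reine angew. Math. \textbf{362} (1985).

\end{thebibliography}
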